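\title{A degree bound for \'etale endomorphisms of affine space}

\begin{abstract}
Let $K$ be a field of characteristic $0$, let $n\ge 2$, and let $g_1,\dots,g_n\in K[x_1,\dots,x_n]$ have a nonzero constant Jacobian determinant. We prove that $[K(x_1,\dots,x_n):K(g_1,\dots,g_n)]\le\prod_{i=1}^{n-1}\deg g_i$, which for $n\ge3$ is a conjecture posed by Borisov, Gabber and Vasiu. The bound follows from a sharp inequality for the poles of the form $dx_1\wedge\dots\wedge dx_n$ at the places at infinity of the generic curve $g_1=t_1,\dots,g_{n-1}=t_{n-1}$. That inequality is proved by studying how the pole orders of polynomials of degree at most $k$ are distributed as $k\to\infty$. We also obtain a bound for arbitrary dominant maps and a criterion for strict inequality.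
\end{abstract}

\section{The problem and the results}\label{sec:intro}

Let $K$ be a field of characteristic $0$, let $n\ge2$, and write $K[x]=K[x_1,\dots,x_n]$ and $K(x)=K(x_1,\dots,x_n)$. For $g_1,\dots,g_n\in K[x]$ let $\mathrm e(g)=\mathrm e(g_1,\dots,g_n)$ be the endomorphism $x\mapsto(g_1(x),\dots,g_n(x))$ of $\mathbb A^n_K$, and let $\operatorname{Jac}=\det(\partial g_i/\partial x_j)$. The map $\mathrm e(g)$ is dominant when the $g_i$ are algebraically independent, which in characteristic $0$ means $\operatorname{Jac}\ne0$; it is \emph{\'etale} exactly when $\operatorname{Jac}\in K^*$. The \emph{degree} of a dominant map is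
\[
\deg \mathrm e(g)=[K(x_1,\dots,x_n):K(g_1,\dots,g_n)].
\]
Over an algebraically closed field this is the number of points in a general fiber. We write $d_i=\deg g_i$ for the total degree of $g_i$ and put
\[
\Delta=d_1d_2\cdots d_{n-1}.
\]

B\'ezout's inequality says that $n$ polynomials in $n$ variables over $\mathbb C$ have at most as many isolated common zeros as the product of their degrees. Applied to a general fiber it gives $\deg\mathrm e(g)\le d_1\cdots d_n$, and $(x_1^{d_1},\dots,x_n^{d_n})$ shows that nothing better holds for all dominant maps. For \'etale maps one expects more. Suppose first that $d_1=\dots=d_{n-1}=1$. After an affine change of coordinates $g_i=x_i$ for $i<n$; then $\operatorname{Jac}=\partial g_n/\partial x_n$ is a constant $c\neq0$, so $g_n=cx_n+p(x_1,\dots,x_{n-1})$ and the degree is $1$, however large $d_n$ is. In general the identity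
\[
dg_1\wedge\dots\wedge dg_{n-1}\wedge dg_n=\operatorname{Jac}\cdot dx_1\wedge\dots\wedge dx_n
\]
shows that along a curve $g_1=t_1,\dots,g_{n-1}=t_{n-1}$ the differential $dg_n$ is determined, up to a constant factor, by $g_1,\dots,g_{n-1}$. The degree of $\mathrm e(g)$ is the degree of $g_n$ as a function on such a curve, so it should be bounded in terms of $d_1,\dots,d_{n-1}$ alone. A linear function has degree at most $\Delta$ on the curve, and the natural guess is that $g_n$ does no worse. For $n\ge3$ this is the conjecture posed in \cite{BGV}: \emph{every \'etale endomorphism $\mathrm e(g_1,\dots,g_n)$ of $\mathbb A^n_K$ has degree at most $\prod_{i=1}^{n-1}\deg g_i$.} We prove it, including the case $n=2$.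

\begin{theorem}\label{thm:etale}
Let $\operatorname{char}K=0$ and $n\ge2$. If $\mathrm e(g_1,\dots,g_n)$ is an \'etale endomorphism of $\mathbb A^n_K$, then $\deg\mathrm e(g_1,\dots,g_n)\le\prod_{i=1}^{n-1}\deg g_i$.
\end{theorem}

Permuting the $g_i$ changes neither the hypothesis nor the degree, so one may omit the largest $d_i$ from the product. The identity map shows that the bound cannot be multiplied by a constant smaller than $1$. Characteristic $0$ is needed: in characteristic $p$ the map $(x_1,\dots,x_{n-1},x_n-x_n^p)$ has $\operatorname{Jac}=1$, degree $p$ and $\Delta=1$. When $\operatorname{Jac}$ is not constant, its degree measures the loss.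

\begin{theorem}\label{thm:dominant}
Let $\operatorname{char}K=0$ and $n\ge2$, and let $\mathrm e(g_1,\dots,g_n)$ be a dominant endomorphism of $\mathbb A^n_K$ with Jacobian determinant $\operatorname{Jac}$. Then
\[
\deg\mathrm e(g_1,\dots,g_n)\le(1+\deg\operatorname{Jac})\prod_{i=1}^{n-1}\deg g_i .
\]
\end{theorem}

This is sharp for every value $\delta$ of $\deg\operatorname{Jac}$: the map $(x_1,\dots,x_{n-1},x_n^{\delta+1})$ has degree $\delta+1$, Jacobian $(\delta+1)x_n^\delta$, and $\Delta=1$.

To treat all the curves $g_1=t_1,\dots,g_{n-1}=t_{n-1}$ at once we pass to the generic one. Let $K=\mathbb C$ and let $g_1,\dots,g_{n-1}$ be algebraically independent. We write $t_i$ for $g_i$ when we regard it as a parameter, and put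
\[
k_0=\mathbb C(t_1,\dots,t_{n-1})\subset\mathbb C(x),\qquad S=\mathbb C[t_1,\dots,t_{n-1}]\setminus\{0\},\qquad B=S^{-1}\mathbb C[x].
\]
The \emph{generic curve} is $\operatorname{Spec}B$, an affine curve over $k_0$ with function field $\mathbb C(x)$.

\begin{theorem}\label{thm:strict}
Let $\mathrm e(g_1,\dots,g_n)$ be an \'etale endomorphism of $\mathbb A^n_{\mathbb C}$, $n\geq 2$. If the morphism $g_n\colon\operatorname{Spec}B\to\mathbb A^1_{k_0}$ is not finite, then $\deg\mathrm e(g_1,\dots,g_n)<\prod_{i=1}^{n-1}\deg g_i$.
\end{theorem}

All three theorems come from an inequality that does not involve $g_n$. To each place $E$ of the generic curve we attach its degree $f_E$ and an integer $a_E$, read off from the order of $dx_1\wedge\dots\wedge dx_n$ along $E$. If $\mathrm e(g)$ is \'etale, the pole order of $g_n$ at each of its poles is $a_E$, and Theorem~\ref{thm:places} states that $\sum_{a_E>0}f_Ea_E\le\Delta$. Section~\ref{sec:places} sets this up and derives Theorems~\ref{thm:etale} and~\ref{thm:dominant}. Section~\ref{sec:vol} introduces the function $\operatorname{Vol}$,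 the asymptotic proportion of polynomials of degree at most $k$ whose poles obey given bounds, and lists five of its properties. Section~\ref{sec:var} deduces the inequality from these properties by elementary analysis. The properties are proved in Sections~\ref{sec:bodies}--\ref{sec:upper}, by convex bodies attached to linear series, by Riemann--Roch on the generic curve, and by inversion of adjunction. Section~\ref{sec:strict} proves Theorem~\ref{thm:strict}. Throughout, $\mathbb N=\{0,1,2,\dots\}$.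

\section{Places of the generic curve}\label{sec:places}

\subsection{Reduction to the complex numbers}

\begin{lemma}\label{lem:basechange}
Let $K_0\subset K$ be fields of characteristic $0$ and let $g_1,\dots,g_n\in K_0[x]$ have $\operatorname{Jac}\ne0$. Then $[K(x):K(g)]=[K_0(x):K_0(g)]$.
\end{lemma}

\begin{proof}
The ring $K_0(g)[x_1,\dots,x_n]$ is a domain of finite dimension over $K_0(g)$, hence a field, hence equal to $K_0(x)$. So $K_0(x)$ has a $K_0(g)$-basis $b_1,\dots,b_d$ consisting of polynomials. The $K(g)$-span of the $b_i$ in $K(x)$ is closed under multiplication and contains $1,x_1,\dots,x_n$; it is a finite-dimensional domain over $K(g)$, hence a field, hence $K(x)$. A $K(g)$-linear relation, after clearing denominators, reads $\sum_ip_i(g)b_i=0$ with $p_i\in K[T_1,\dots,T_n]$. Write $p_i=\sum_\iota\epsilon_\iota\, p_{i,\iota}$ with $(\epsilon_\iota)$ a $K_0$-basis of $K$ and $p_{i,\iota}\in K_0[T]$. Since $K[x]=\bigoplus_\iota\epsilon_\iota K_0[x]$, we get $\sum_ip_{i,\iota}(g)b_i=0$ for each $\iota$, so all $p_{i,\iota}(g)$ vanish and the relation is trivial.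
\end{proof}

The coefficients of the $g_i$ generate a finitely generated field $K_0\subset K$, which embeds in $\mathbb C$. The degrees $d_i$ and the polynomial $\operatorname{Jac}$ do not depend on the ground field, and by Lemma~\ref{lem:basechange}, used for $K_0\subset K$ and $K_0\subset\mathbb C$, neither does $\deg\mathrm e(g)$. \emph{From now on $K=\mathbb C$, and $g_1,\dots,g_{n-1}\in\mathbb C[x]$ are algebraically independent;} nothing else is assumed unless stated. In particular $d_i\ge1$ for $i<n$.

\subsection{Places and orders of forms}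

A \emph{place} is a place $E$ of the one-variable function field $\mathbb C(x)/k_0$: a discrete valuation ring $\mathcal O_E$ with $k_0\subset\mathcal O_E$ and fraction field $\mathbb C(x)$. Let $\operatorname{ord}_E$ be its normalized valuation and $\kappa(E)$ its residue field, which is finite over $k_0$. Put
\[
f_E=[\kappa(E):k_0],\qquad \operatorname{pole}_E=-\operatorname{ord}_E,\qquad m_E=\max_i\operatorname{pole}_E(x_i),
\]
with $\operatorname{pole}_E(0)=-\infty$. Nonzero elements of $k_0$, and more generally nonzero elements algebraic over $k_0$, have order $0$ at every place. We say that $E$ is \emph{at infinity} if $\mathbb C[x]\not\subset\mathcal O_E$, that is, if $m_E\ge1$. Such places are poles of some $x_i$, so they are finite in number, and they exist because some $x_i$ is transcendental over $k_0$. For $E$ at infinity and $F\in\mathbb C[x]\setminus0$ we have $\operatorname{pole}_E(F)\le m_E\deg F$.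

The ring $B=k_0[x_1,\dots,x_n]\subset\mathbb C(x)$ is normal, as a localization of $\mathbb C[x]$, finitely generated over $k_0$, and of dimension one. So it is the intersection of its localizations at maximal ideals, and these are rings $\mathcal O_E$ with $E$ not at infinity. Conversely $B\subset\mathcal O_E$ for every such $E$. Hence
\begin{equation}\label{eq:B}
B=\bigcap_{E\text{ not at infinity}}\mathcal O_E .
\end{equation}
If $z\in\mathbb C(x)$ is transcendental over $k_0$, the fundamental identity for the places above the place $z=\infty$ of $k_0(z)$, whose residue field is $k_0$, reads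
\begin{equation}\label{eq:fund}
[\mathbb C(x):k_0(z)]=\sum_{E:\ \operatorname{pole}_E(z)>0}f_E\operatorname{pole}_E(z).
\end{equation}

Now regard $E$ as a valuation of $\mathbb C(x)$ over $\mathbb C$. Its residue field has transcendence degree $n-1$, so $E$ is divisorial \cite[Lemma~2.45]{KM}: by that lemma and resolution of singularities there is a smooth projective variety $Y$ with a birational morphism $Y\to\mathbb P^n$ and a prime divisor on $Y$, also written $E$, whose local ring is $\mathcal O_E$. Thus $\Omega^1_{\mathcal O_E/\mathbb C}$ is free of rank $n$, and a rational $n$-form $\omega=F\omega_0$, with $\omega_0$ a generator of $\Omega^n_{\mathcal O_E/\mathbb C}$, has the order $\operatorname{ord}_E(\omega)=\operatorname{ord}_E(F)$. We abbreviate $dx=dx_1\wedge\dots\wedge dx_n$ and $dt=dt_1\wedge\dots\wedge dt_{n-1}$.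

\begin{lemma}\label{lem:forms}
If $\pi$ is a uniformizer at $E$, then $dt_1,\dots,dt_{n-1},d\pi$ is a basis of $\Omega^1_{\mathcal O_E/\mathbb C}$. In particular $\operatorname{ord}_E(dt\wedge d\pi)=0$.
\end{lemma}

\begin{proof}
Since $k_0\to\kappa(E)$ is a finite field extension, the residues of the $t_i$ form a transcendence basis of $\kappa(E)/\mathbb C$, and in characteristic $0$ their differentials form a basis of $\Omega^1_{\kappa(E)/\mathbb C}$. The kernel of $\Omega^1_{\mathcal O_E/\mathbb C}\otimes\kappa(E)\to\Omega^1_{\kappa(E)/\mathbb C}$ is spanned by $d\pi$. By Nakayama's lemma the $n$ listed elements generate a free module of rank $n$, so they form a basis.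
\end{proof}

A function with a pole of order $b\ge1$ has a differential with a pole of order $b+1$. Since $dx$ plays the role of $dt\wedge dg_n$, we define
\[
a_E=-1-\operatorname{ord}_E(dx).
\]
If $E$ is not at infinity, then $x_i\in\mathcal O_E$, so $dx$ is regular at $E$ and $a_E\le-1$. Thus only finitely many places have $a_E>0$, and all of them are at infinity.

\begin{lemma}\label{lem:pole}
Let $g_n\in\mathbb C[x]$ be such that $\operatorname{Jac}\ne0$. If $\operatorname{pole}_E(g_n)>0$, then
\[
\operatorname{pole}_E(g_n)=a_E+\operatorname{pole}_E(\operatorname{Jac}).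
\]
\end{lemma}

\begin{proof}
Let $b=\operatorname{pole}_E(g_n)$ and $g_n=w\pi^{-b}$ with $w$ a unit. By Lemma~\ref{lem:forms}, $dw=\sum_iw_i\,dt_i+w_\pi\,d\pi$ with $w_i,w_\pi\in\mathcal O_E$. Then
\[
\operatorname{Jac}\cdot dx=dt\wedge dg_n=(-bw+\pi w_\pi)\,\pi^{-b-1}\,dt\wedge d\pi .
\]
As $b\ne0$ in $\mathbb C$, the factor $-bw+\pi w_\pi$ is a unit, so $\operatorname{ord}_E(\operatorname{Jac})+\operatorname{ord}_E(dx)=-b-1$.
\end{proof}

This is the step that fails in characteristic $p$, when $p$ divides $b$.

\subsection{The main inequality}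

\begin{theorem}\label{thm:places}
Let $n\ge 2$ and let $g_1,\dots,g_{n-1}\in\mathbb C[x]$ be algebraically independent. Then
\[
\sum_{E:\ a_E>0}f_E\,a_E\le\Delta .
\]
\end{theorem}

\begin{example}[Equality for all $d_1,\dots,d_{n-1}$]\label{ex:powers}
Let $g_i=x_i^{d_i}$. The field $k_1=\mathbb C(x_1,\dots,x_{n-1})$ has degree $\Delta$ over $k_0$, and $\mathbb C(x)=k_1(x_n)$. The only place at infinity is $x_n=\infty$, with $\pi=1/x_n$, residue field $k_1$, $f_E=\Delta$ and $m_E=1$. The forms $dt$ and $dx_1\wedge\dots\wedge dx_{n-1}$ differ by a unit, and $dx_n=-\pi^{-2}d\pi$. So $\operatorname{ord}_E(dx)=-2$, $a_E=1$, and $f_Ea_E=\Delta$.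
\end{example}

The inequality should be compared with what B\'ezout's inequality gives.

\begin{lemma}\label{lem:bezout}
$\displaystyle\sum_{E\text{ at infinity}}f_E\,m_E\le\Delta$.
\end{lemma}

\begin{proof}
For each $E$ at infinity, the vectors $c\in\mathbb C^n$ with $\operatorname{pole}_E(\sum c_ix_i)<m_E$ form a proper subspace. Choose $c$ outside these finitely many subspaces and put $\xi=\sum c_ix_i$. Then $\xi$ has a pole of order $m_E$ at each place at infinity and no other pole. It is therefore transcendental over $k_0$, and by \eqref{eq:fund} the sum equals $[\mathbb C(x):k_0(\xi)]$, the number of points in a general fiber of $\mathrm e(g_1,\dots,g_{n-1},\xi)$. By B\'ezout's inequality this number is at most $d_1\cdots d_{n-1}\cdot1$.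
\end{proof}

\begin{proof}[Proof of Theorems~\ref{thm:etale} and~\ref{thm:dominant} from Theorem~\ref{thm:places}]
Let $\mathrm e(g)$ be dominant. Then $\mathbb C(g_1,\dots,g_n)=k_0(g_n)$, and \eqref{eq:fund} with Lemma~\ref{lem:pole} gives
\begin{equation}\label{eq:degree}
\deg\mathrm e(g)=\sum f_E\,a_E+\sum f_E\operatorname{pole}_E(\operatorname{Jac}),
\end{equation}
both sums running over the poles of $g_n$, which are at infinity. The first sum is at most $\sum_{a_E>0}f_Ea_E\le\Delta$. If $\mathrm e(g)$ is \'etale the second sum is $0$; this is the only use of that hypothesis, and Theorem~\ref{thm:etale} follows. In general the second sum is at most $\deg\operatorname{Jac}\cdot\sum f_Em_E\le\deg\operatorname{Jac}\cdot\Delta$ by Lemma~\ref{lem:bezout}.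
\end{proof}

If $a_E\le m_E$ held for every place at infinity, Theorem~\ref{thm:places} would follow from Lemma~\ref{lem:bezout}. It does not hold, even after summation.

\begin{example}\label{ex:notbezout}
Let $n=3$, $g_1=x_1x_3^e$, $g_2=x_2x_3^e$ with $e\ge1$. Then $x_i=t_ix_3^{-e}$ for $i=1,2$, so $\mathbb C(x)=k_0(x_3)$, and $dx=x_3^{-2e}\,dt\wedge dx_3$. The places at infinity are $x_3=0$, with $f=1$, $m=e$, $a=2e-1$, and $x_3=\infty$, with $f=1$, $m=1$, $a=1-2e$. For $e\ge3$ we get $\sum_{a_E>0}f_Ea_E=2e-1>e+1=\sum f_Em_E$, while $\Delta=(e+1)^2$.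
\end{example}

So linear functions alone do not see $a_E$. We use polynomials of all degrees.

\section{The volume function}\label{sec:vol}

Let $E_1,\dots,E_r$ be the places with $a_E>0$. If $r=0$ there is nothing to prove, so we assume $r\ge1$. We write $a_j,m_j,f_j,\operatorname{pole}_j$ for the invariants of $E_j$; thus $a_j\ge1$ and $m_j\ge1$. Put
\[
R_k=\{F\in\mathbb C[x]:\deg F\le k\},\qquad N_k=\dim R_k=\binom{n+k}{n}\sim\frac{k^n}{n!}.
\]
On $R_k$ we have $\operatorname{pole}_j\le km_j$, so pole orders should be measured in units of $k$. For $s\in\mathbb R^r_{>0}$ let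
\[
W_k(s)=\{F\in R_k:\ \operatorname{pole}_i(F)\le ks_i\ \text{ for } i=1,\dots,r\},\qquad \operatorname{Vol}(s)=\lim_{k\to\infty}\frac{\dim W_k(s)}{N_k}.
\]
For $q\in\mathbb R^r_{>0}$ put $M(q)=\int_0^\infty\bigl(1-\operatorname{Vol}(\lambda q)\bigr)\,d\lambda$. We write $\partial_j=\partial/\partial s_j$.

\begin{proposition}\label{prop:vol}
\begin{enumerate}
\item[(a)] The limit $\operatorname{Vol}(s)$ exists, $0<\operatorname{Vol}(s)\le1$, $\operatorname{Vol}$ is nondecreasing in each $s_i$, and $\operatorname{Vol}(s)=1$ if $s_i\ge m_i$ for all $i$.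
\item[(b)] $\operatorname{Vol}$ is $C^1$ on $\mathbb R^r_{>0}$, and $0\le\partial_j\operatorname{Vol}\le C$ for a constant $C$.
\item[(c)] For all $q\in\mathbb R^r_{>0}$ and all $j$, the set of $\lambda>0$ with $\partial_j\operatorname{Vol}(\lambda q)>0$ is an interval, possibly empty, on which $\lambda\mapsto(\partial_j\operatorname{Vol}(\lambda q))^{1/(n-1)}$ is concave.
\item[(d)] For each $j$ there is an integer $\delta_j\ge1$ such that
\[
\partial_j\operatorname{Vol}(s)\ge n\,\frac{f_j}{\Delta}\,(1-\delta_js_j)^{n-1}\qquad\text{for all } s\in\mathbb R^r_{>0}\text{ with } s_j<1/\delta_j .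
\]
\item[(e)] $a_j\le(n+1)\,q_j\,M(q)$ for all $q\in\mathbb R^r_{>0}$ and all $j$.
\end{enumerate}
\end{proposition}

Parts (a)--(c) are proved in Section~\ref{sec:bodies}, part (d) in Section~\ref{sec:slope}, part (e) in Section~\ref{sec:upper}. The numbers $f_j$ and $\Delta$ enter only through (d), and $a_j$ only through (e). Put
\[
V_0=\inf\operatorname{Vol},\qquad \mu=1-V_0\in[0,1].
\]
By monotonicity $V_0=\lim_{\lambda\to0+}\operatorname{Vol}(\lambda q)$ for every $q$, since $\lambda q$ lies below any given $s$ when $\lambda$ is small. We shall prove the following refinement of Theorem~\ref{thm:places}.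

\begin{theorem}\label{thm:refined}
If $r\ge1$, then $\displaystyle\sum_{j=1}^rf_ja_j\le(1-V_0)^2\Delta$.
\end{theorem}

\begin{example}\label{ex:model}
In Example~\ref{ex:powers} we have $r=1$ and $\operatorname{pole}_1(F)=\deg_{x_n}F$. For $0<s<1$, a monomial of degree at most $k$ fails to lie in $W_k(s)$ exactly when it is divisible by $x_n^{\lfloor ks\rfloor+1}$, and there are $N_{k-\lfloor ks\rfloor-1}$ such monomials. Hence
\[
\operatorname{Vol}(s)=1-(1-s)^n,\qquad \operatorname{Vol}'(s)=n(1-s)^{n-1}\qquad(0<s<1),
\]
$V_0=0$, and $qM(q)=\int_0^1(1-s)^nds=\frac1{n+1}$. The function in (c) is linear; (d) is an equality with $\delta_1=1$, because $f_1=\Delta$; and (e) is the equality $1=(n+1)\cdot\frac1{n+1}$.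
\end{example}

The example shows the mechanism when $r=1$. The derivative $\varphi=\operatorname{Vol}'$ is the density of the rescaled positive pole orders; its mass is $\mu\le1$. By (e), $a_1$ is at most $n+1$ times the first moment of $\varphi$. By (d), $\varphi$ starts at height at least $nf_1/\Delta$. By (c), $\varphi$ cannot drop quickly and keep a long tail: among densities with given mass and initial height whose $(n-1)$-st root is concave, the one that carries its mass farthest out has a linear root, as in the example. A large $f_1$ therefore forces a small first moment, hence a small $a_1$.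

\section{From the volume function to the main inequality}\label{sec:var}

In this section we assume Proposition~\ref{prop:vol} and prove Theorem~\ref{thm:refined}.

\subsection{An extremal density}

\begin{lemma}\label{lem:extremal}
Let $\varphi\colon(0,\infty)\to[0,\infty)$ be continuous and bounded, with bounded support, positive exactly on an interval with left endpoint $0$, and with $\varphi^{1/(n-1)}$ concave on that interval. Suppose that $\varphi(0):=\lim_{\lambda\to0+}\varphi(\lambda)$, which exists by concavity and boundedness, is positive. Then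
\[
\varphi(0)\int_0^\infty\lambda\varphi\,d\lambda\le\frac n{n+1}\Bigl(\int_0^\infty\varphi\,d\lambda\Bigr)^2 .
\]
\end{lemma}

\begin{proof}
Let $\eta=\int\varphi$, $\Lambda=n\eta/\varphi(0)$, and let $\chi(\lambda)=\varphi(0)(1-\lambda/\Lambda)^{n-1}$ for $\lambda\le\Lambda$ and $\chi(\lambda)=0$ for $\lambda>\Lambda$. Then
\[
\int\chi=\frac{\varphi(0)\Lambda}{n}=\eta,\qquad\int\lambda\chi=\frac{\varphi(0)\Lambda^2}{n(n+1)}=\frac n{n+1}\,\frac{\eta^2}{\varphi(0)},
\]
so it suffices to show $\int\lambda\varphi\le\int\lambda\chi$. We show that $\varphi-\chi$ changes sign at most once, from $+$ to $-$.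

By continuity $\varphi>0$ exactly on some $(0,\Lambda_0)$. There $G(\lambda)=\varphi(\lambda)^{1/(n-1)}-\varphi(0)^{1/(n-1)}(1-\lambda/\Lambda)$ is concave with $G(0+)=0$, so $G(\lambda)/\lambda$ is nonincreasing. If $\Lambda_0>\Lambda$, then $G(\Lambda)=\varphi(\Lambda)^{1/(n-1)}>0$, hence $G>0$ on $(0,\Lambda]$; then $\varphi>\chi$ on $(0,\Lambda)$ and $\varphi\ge0=\chi$ beyond, contradicting $\int\varphi=\int\chi$. So $\Lambda_0\le\Lambda$, and on $(0,\Lambda_0)$ the sign of $\varphi-\chi$ is that of $G(\lambda)/\lambda$. Beyond $\Lambda_0$ we have $\varphi=0\le\chi$. Hence there is $\lambda_1\in[0,\Lambda_0]$ with $\varphi\ge\chi$ on $(0,\lambda_1)$ and $\varphi\le\chi$ on $(\lambda_1,\infty)$. Then $\int(\lambda-\lambda_1)(\varphi-\chi)\,d\lambda\le0$, and $\int(\varphi-\chi)=0$ gives the claim.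
\end{proof}

\subsection{The bound along one ray}

For $q\in\mathbb R^r_{>0}$ define
\[
\varphi_j(\lambda)=q_j\,\partial_j\operatorname{Vol}(\lambda q),\qquad\mu_j=\int_0^\infty\varphi_j\,d\lambda,\qquad I_j=\int_0^\infty\lambda\varphi_j\,d\lambda .
\]
For $\lambda>\max_im_i/q_i$ the function $\operatorname{Vol}$ equals $1$ near $\lambda q$, so $1-\operatorname{Vol}(\lambda q)$ and $\varphi_j(\lambda)$ vanish there. Since $\frac d{d\lambda}\operatorname{Vol}(\lambda q)=\sum_j\varphi_j(\lambda)$, integration and Fubini's theorem give
\begin{equation}\label{eq:sums}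
\sum_j\mu_j=1-V_0=\mu,\qquad\sum_jI_j=\int_0^\infty\!\!\int_\lambda^\infty\sum_j\varphi_j(\lambda')\,d\lambda'\,d\lambda=M(q).
\end{equation}
By (b), (c) and (d), $\varphi_j$ satisfies the hypotheses of Lemma~\ref{lem:extremal}: it is positive for $\lambda q_j<1/\delta_j$, and $\varphi_j(0)\ge nq_jf_j/\Delta$. In particular $\mu_j$, $I_j$, $\mu$ and $M(q)$ are positive. Using (e), then the lower bound for $\varphi_j(0)$, then the lemma, we get
\begin{equation}\label{eq:ray}
f_ja_j\le(n+1)\,q_jf_j\,M(q)\le\frac{n+1}n\,\Delta\,\varphi_j(0)\,M(q)\le\Delta\,M(q)\,\frac{\mu_j^2}{I_j}.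
\end{equation}

If $r=1$, then $\mu_1=\mu$ and $I_1=M(q)$ by \eqref{eq:sums}, and \eqref{eq:ray} is Theorem~\ref{thm:refined}. If $r\ge2$, summing \eqref{eq:ray} gives the bound $\Delta\,(\sum_jI_j)(\sum_j\mu_j^2/I_j)$. By the Cauchy--Schwarz inequality this is \emph{at least} $\mu^2\Delta$, with equality exactly when the barycenters $I_j/\mu_j$ of the densities $\varphi_j$ all coincide. An arbitrary ray may therefore be too weak; but the ray is ours to choose, and we need one on which the barycenters agree.

\subsection{A balanced ray}

\begin{lemma}\label{lem:balanced}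
There is $q\in\mathbb R^r_{>0}$ with $\mu_j\,M(q)=\mu\,I_j$ for all $j$.
\end{lemma}

We look for $q$ as a critical point. The numbers $I_j$ are logarithmic derivatives of $-M$. The numbers $\mu_j$ would be logarithmic derivatives of $-\int_0^\infty(1-\operatorname{Vol}(\lambda q))\,d\lambda/\lambda$, but this integral diverges at $0$, where the numerator tends to $\mu>0$. Subtracting the constant $\mu$ from the numerator on $(0,1)$ removes the divergence and does not change the derivatives.

\begin{proof}
Define
\[
\Psi(q)=\int_1^\infty\frac{1-\operatorname{Vol}(\lambda q)}\lambda\,d\lambda-\int_0^1\frac{\operatorname{Vol}(\lambda q)-V_0}\lambda\,d\lambda,\qquad\Theta(q)=\Psi(q)-\mu\log M(q).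
\]
By (b), $0\le\operatorname{Vol}(\lambda q)-V_0=\int_0^\lambda\sum_j\varphi_j\le C\lambda\sum_iq_i$, so $\Psi$ is finite.

\emph{Derivatives.} For $q$ in a compact subset of $\mathbb R^r_{>0}$, all integrals run over a fixed bounded interval, and the $q_j$-derivatives of the integrands, namely $-\lambda\,\partial_j\operatorname{Vol}(\lambda q)$ for $M$ and $-\partial_j\operatorname{Vol}(\lambda q)$ for both parts of $\Psi$, are continuous for $\lambda>0$ and bounded. So $M$ and $\Psi$ are $C^1$, and
\begin{equation}\label{eq:derivs}
q_j\frac{\partial M}{\partial q_j}=-I_j,\qquad q_j\frac{\partial\Psi}{\partial q_j}=-\mu_j,\qquad q_j\frac{\partial\Theta}{\partial q_j}=-\mu_j+\mu\,\frac{I_j}{M}.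
\end{equation}
It suffices to show that $\Theta$ attains a maximum on the open set $\mathbb R^r_{>0}$.

\emph{Homogeneity.} For $c>0$, substituting $\lambda\mapsto\lambda/c$ gives $M(cq)=M(q)/c$ and
\[
\Psi(cq)-\Psi(q)=-\int_1^c\frac{1-\operatorname{Vol}(\lambda q)}\lambda\,d\lambda-\int_1^c\frac{\operatorname{Vol}(\lambda q)-V_0}\lambda\,d\lambda=-\mu\log c .
\]
Hence $\Theta(cq)=\Theta(q)$, and it suffices to find a maximum on $\mathcal S=\{q:\min_iq_i=1\}$, a closed subset of $\mathbb R^r$ that meets every ray.

\emph{Decay.} Let $q\in\mathcal S$ and $m=\max_im_i$. Since $\operatorname{Vol}(\lambda q)=1$ for $\lambda\ge m$, the first integral in $\Psi$ is at most $\log m$. Part (e) for an index $i$ with $q_i=1$ gives $M(q)\ge a_i/(n+1)\ge1/(n+1)$; here we use that only places with $a_E>0$ were retained. Thus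
\[
\Theta(q)\le\log m+\mu\log(n+1)-\int_0^1\frac{\operatorname{Vol}(\lambda q)-V_0}\lambda\,d\lambda .
\]
Let $c=\min_i1/(2\delta_i)<1$, fix $j$, and let $c/q_j\le\lambda\le1$. The $j$-th coordinate of $\lambda q$ is at least $c$; lowering it to $c$ does not increase $\operatorname{Vol}$. Now keep the other coordinates fixed and let $s_j$ run over $(0,c)$. By (d), which holds for arbitrary positive values of the other coordinates, $\partial_j\operatorname{Vol}\ge nf_j2^{-(n-1)}/\Delta$ on this segment, while $\operatorname{Vol}\ge V_0$ along it. So $\operatorname{Vol}(\lambda q)\ge V_0+\eta_j$ with $\eta_j=c\,nf_j2^{-(n-1)}/\Delta>0$, and the last integral is at least $\eta_j\log(q_j/c)$. This holds for every $j$, so $\Theta(q)\to-\infty$ as $|q|\to\infty$ in $\mathcal S$. Since $\Theta$ is continuous, it attains a maximum on $\mathcal S$.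
\end{proof}

\begin{proof}[Proof of Theorems~\ref{thm:refined} and~\ref{thm:places}]
For $q$ as in Lemma~\ref{lem:balanced}, $M(q)/I_j=\mu/\mu_j$, so \eqref{eq:ray} becomes $f_ja_j\le\mu\,\mu_j\,\Delta$. Summing over $j$ and using \eqref{eq:sums} gives $\sum_jf_ja_j\le\mu^2\Delta=(1-V_0)^2\Delta\le\Delta$.
\end{proof}

\section{Convex bodies: existence, smoothness and concavity}\label{sec:bodies}

We prove parts (a)--(c) of Proposition~\ref{prop:vol}. The method is to realize $\operatorname{Vol}(s)$ as the volume of a convex body in which one coordinate is the pole order at $E_j$. Then $\partial_j\operatorname{Vol}$ is the volume of a face, and concavity is the Brunn--Minkowski inequality.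

\subsection{The model}\label{subsec:model}

Let $X_0,\dots,X_n$ be homogeneous coordinates on $\mathbb P^n$ with $x_i=X_i/X_0$, and let $H=\{X_0=0\}$. Fix a smooth projective $Y$ and a birational morphism $\sigma\colon Y\to\mathbb P^n$ on which all $E_j$ are prime divisors; a resolution of the joint graph of models for the separate $E_j$ will do. Two facts are used here and in Section~\ref{sec:upper}.

First, $\operatorname{ord}_{E_j}(\sigma^*H)=m_j$. Indeed, the center $\sigma(E_j)$ lies in $H$ because some $x_i$ has a pole along $E_j$. Choose $i\neq 0$ with $X_i\not\equiv0$ on the center. Then $1/x_i$ is a local equation of $H$ and all $x_l/x_i$ lie in $\mathcal O_{E_j}$, so $\operatorname{ord}_{E_j}(\sigma^*H)=\operatorname{pole}_j(x_i)=m_j$.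

Second, $E_j$ is $\sigma$-exceptional. Otherwise $\sigma(E_j)=H$ and $\operatorname{ord}_{E_j}=\operatorname{ord}_H$, whereas $\operatorname{ord}_H(g_1)=-d_1<0=\operatorname{ord}_{E_j}(g_1)$.

We identify $F\in R_k$ with the form $\tilde F=X_0^kF$ of degree $k$, whose divisor on $\mathbb P^n$ is $\operatorname{div}F+kH$.

\subsection{The bodies $Q(s)$}

Fix $j$. Choose a point $p$ at which $E_j$ is smooth and local coordinates $z_1,\dots,z_n$ at $p$ with $E_j=\{z_1=0\}$. Let $Z_i$ be the closure of the component of $\{z_1=\dots=z_i=0\}$ through $p$. The flag $Y\supset E_j=Z_1\supset\dots\supset Z_n=\{p\}$ defines a valuation $\nu=(\nu_1,\dots,\nu_n)$ of $\mathbb C(x)$ as in \cite{LM}: for $F$ regular at $p$, $\nu(F)$ is the lexicographically smallest exponent in the power series of $F$ in the $z_i$, and $\nu(F/F')=\nu(F)-\nu(F')$. Then $\nu_1=\operatorname{ord}_{E_j}$. Put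
\[
\operatorname{val}=(\operatorname{pole}_j,\nu_2,\dots,\nu_n)\colon\mathbb C(x)^*\to\mathbb Z^n,
\]
a homomorphism that is surjective because $\nu(z_i)$ is the $i$-th unit vector. We use three facts.

\begin{enumerate}
\item[(F1)] If $W\subset\mathbb C(x)$ is a finite-dimensional $\mathbb C$-subspace, then $\#\operatorname{val}(W\setminus0)=\dim W$ \cite[\S1]{LM}.
\item[(F2)] There is an integer $b$ such that every coordinate of $\operatorname{val}(F)$ has absolute value at most $bk$ for all $k\ge1$ and $0\ne F\in R_k$. Indeed, \cite[Lemma~1.10]{LM}, applied to $\sigma^*\mathcal O(1)$, bounds the values of the sections $\tilde F$ linearly in $k$. Near $p$ some $X_i$ trivializes $\sigma^*\mathcal O(1)$, so the value of the section is $\nu(\tilde F/X_i^k)=\nu(F)+k\,\nu(X_0/X_i)$, which differs from $\nu(F)$ by a term linear in $k$.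
\item[(F3)] Let $\Gamma\subset\mathbb N\times\mathbb N^n$ be a semigroup and $\Gamma_k=\{v:(k,v)\in\Gamma\}$. Suppose that $\Gamma_0=\{0\}$, that $\Gamma$ is contained in a semigroup generated by finitely many vectors $(1,w)$, and that $\Gamma$ generates $\mathbb Z^{n+1}$ as a group. Then $\#\Gamma_k/k^n$ tends to the volume of the slice at level $1$ of the closed convex cone spanned by $\Gamma$ \cite[Proposition~2.1]{LM}.
\end{enumerate}

Since $W_k(s)W_{k'}(s)\subset W_{k+k'}(s)$ and $W_0(s)=\mathbb C$, the set
\[
\Gamma(s)=\{(k,v):k\ge0,\ v\in\operatorname{val}(W_k(s)\setminus0)\}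
\]
is a semigroup with $\Gamma(s)_0=\{0\}$. Let $Q^\circ(s)=\{v/k:(k,v)\in\Gamma(s),\ k\ge1\}$ and let $Q(s)\subset\mathbb R^n$ be its closure. By (F2), $Q(s)$ is compact and lies in the cube $[-b,b]^n$, which does not depend on $s$. It contains $0=\operatorname{val}(1)$ and lies in the half-space $\{v_1\le s_j\}$.

\begin{lemma}\label{lem:mix}
For $s,s'\in\mathbb R^r_{>0}$ and rational $\theta\in[0,1]$,
\[
(1-\theta)Q(s)+\theta Q(s')\subset Q\bigl((1-\theta)s+\theta s'\bigr).
\]
In particular $Q(s)$ is convex.
\end{lemma}

\begin{proof}
Let $0\ne F\in W_k(s)$ and $0\ne F'\in W_{k'}(s')$ with $k,k'\ge1$. Choose $\alpha,\beta\in\mathbb N$ with $\alpha k=(1-\theta)l$ and $\beta k'=\theta l$ for some $l\ge1$. Then $F^\alpha F'^\beta$ has degree at most $l$ and $\operatorname{pole}_i\le\alpha ks_i+\beta k's'_i=l((1-\theta)s_i+\theta s'_i)$, and $\operatorname{val}(F^\alpha F'^\beta)/l=(1-\theta)\operatorname{val}(F)/k+\theta\operatorname{val}(F')/k'$. Pass to closures. For $s=s'$, a closed set stable under rational convex combinations is convex.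
\end{proof}

\begin{proof}[Proof of \textup{(a)}]
The shear $(k,v)\mapsto(k,v+bk(1,\dots,1))$ is an automorphism of $\mathbb Z^{n+1}$ that translates $Q(s)$. It moves $\Gamma(s)$ into the set of $(k,v)$ with $v\in\mathbb Z^n\cap[0,2bk]^n$. An integer in $[0,2bk]$ is a sum of $k$ integers in $[0,2b]$, so this set lies in the semigroup generated by the vectors $(1,w)$, $w\in\mathbb Z^n\cap[0,2b]^n$. The group generated by $\Gamma(s)$ contains $(1,0)$, since $1\in W_1(s)$. Each polynomial $F\ne0$ lies in $W_k(s)$ for large $k$, because all $s_i$ are positive; so the group contains $(0,\operatorname{val}F)$. Differences of such values exhaust $\mathbb Z^n$. By Lemma~\ref{lem:mix} the slice in (F3) is $Q(s)$, up to the translation. With (F1) we conclude that the limit exists and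
\begin{equation}\label{eq:volQ}
\operatorname{Vol}(s)=n!\operatorname{vol}(Q(s)).
\end{equation}
The space $W_k(s)\subset R_k$ grows with each $s_i$ and equals $R_k$ if $s_i\ge m_i$ for all $i$. With $\varepsilon=\min(1,\min_is_i/m_i)$ we have $R_{\lfloor\varepsilon k\rfloor}\subset W_k(s)$, so $\operatorname{Vol}(s)\ge\varepsilon^n>0$.
\end{proof}

\subsection{Differentiability}

The body $Q(s)$ depends on $j$ and controls only the $j$-th direction. For joint smoothness we identify $\operatorname{Vol}$ with the volume of a divisor. Recall that for an integral divisor $L$ on $Y$, $\operatorname{vol}_Y(L)=\limsup_kh^0(Y,kL)/(k^n/n!)$. This function is homogeneous of degree $n$, depends only on the numerical class, and extends continuously to the finite-dimensional space $N^1(Y)_{\mathbb R}$ of numerical classes of $\mathbb R$-divisors; the big cone is the open cone where it is positive. On the big cone $\operatorname{vol}_Y$ is $C^1$ by \cite[Theorem~A]{BFJ}; see also \cite[Corollary~C]{LM}.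

\begin{lemma}\label{lem:C1}
$\operatorname{Vol}$ is $C^1$ on $\mathbb R^r_{>0}$.
\end{lemma}

\begin{proof}
Let $L_s=\sigma^*H-\sum_i(m_i-s_i)E_i$, which has coefficient $s_i$ along $E_i$ and agrees with $\sigma^*H$ along all other prime divisors. We claim $H^0(Y,\lfloor kL_s\rfloor)=W_k(s)$. Let $F\in\mathbb C(x)^*$. The $E_i$ are exceptional, so the conditions $\operatorname{div}F+\lfloor kL_s\rfloor\ge0$ along non-exceptional primes say that $\operatorname{div}F+kH\ge0$ on $\mathbb P^n$, that is, $F\in R_k$. For $F\in R_k$ we have $\operatorname{div}F+k\sigma^*H\ge0$ on $Y$, so the conditions along primes other than the $E_i$ hold. The condition along $E_i$ is $\operatorname{pole}_i(F)\le ks_i$. This proves the claim, and $\operatorname{Vol}(s)=\operatorname{vol}_Y(L_s)$ for rational $s$. For arbitrary $s$, squeeze $s$ between rational points $s'\le s\le s''$: monotonicity of $\operatorname{Vol}$ and continuity of $\operatorname{vol}_Y$ give the same equality. Since $\operatorname{Vol}>0$, the affine map $s\mapsto[L_s]$ lands in the big cone.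
\end{proof}

\begin{lemma}\label{lem:face}
Let $\Sigma(s)=Q(s)\cap\{v_1=s_j\}$. Then $\partial_j\operatorname{Vol}(s)=n!\operatorname{vol}_{n-1}(\Sigma(s))$.
\end{lemma}

\begin{proof}
Let $u_j$ be the $j$-th unit vector of $\mathbb R^r$, $Q=Q(s)$, and $0<\varepsilon<s_j$. A polynomial $F\in W_k(s)$ lies in $W_k(s-\varepsilon u_j)$ exactly when the first coordinate of $\operatorname{val}(F)$ is at most $k(s_j-\varepsilon)$. So $Q^\circ(s-\varepsilon u_j)=Q^\circ(s)\cap\{v_1\le s_j-\varepsilon\}$. Its closure is contained in $Q\cap\{v_1\le s_j-\varepsilon\}$, and it contains $Q\cap\{v_1<s_j-\varepsilon\}$, because this set is relatively open in $Q$ and $Q^\circ(s)$ is dense in $Q$. By \eqref{eq:volQ},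
\[
\operatorname{Vol}(s)-\operatorname{Vol}(s-\varepsilon u_j)=n!\int_{s_j-\varepsilon}^{s_j}w(c)\,dc,\qquad w(c)=\operatorname{vol}_{n-1}(Q\cap\{v_1=c\}).
\]
By Lemma~\ref{lem:C1} it suffices to show that $w$ is left continuous at $s_j$. Since $Q$ is convex and contains $0$, the slice at level $(1-\theta)s_j$ contains $(1-\theta)\Sigma(s)$, so $\liminf_{c\to s_j-}w(c)\ge w(s_j)$. Since $Q$ is compact, for each $\varepsilon'>0$ the slices at levels close to $s_j$ project, in the coordinates $v_2,\dots,v_n$, into the $\varepsilon'$-neighborhood of the projection of $\Sigma(s)$ (they are empty if $\Sigma(s)$ is empty). The volumes of these neighborhoods decrease to $w(s_j)$, so $\limsup_{c\to s_j-}w(c)\le w(s_j)$.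
\end{proof}

Part (b) follows from Lemmas~\ref{lem:C1} and~\ref{lem:face}, with $C=n!\,(2b)^{n-1}$ for the largest of the constants $b$ attached to $j=1,\dots,r$.

\begin{proof}[Proof of \textup{(c)}]
The Brunn--Minkowski inequality states that for nonempty compact sets $\Sigma,\Sigma'\subset\mathbb R^{n-1}$ and $\theta\in[0,1]$,
\[
\operatorname{vol}_{n-1}\bigl((1-\theta)\Sigma+\theta\Sigma'\bigr)^{1/(n-1)}\ge(1-\theta)\operatorname{vol}_{n-1}(\Sigma)^{1/(n-1)}+\theta\operatorname{vol}_{n-1}(\Sigma')^{1/(n-1)}.
\]
Let $\psi(\lambda)=(\partial_j\operatorname{Vol}(\lambda q))^{1/(n-1)}$ and suppose $\psi(\lambda),\psi(\lambda')>0$. For rational $\theta$, Lemma~\ref{lem:mix} and a look at the first coordinate give $(1-\theta)\Sigma(\lambda q)+\theta\Sigma(\lambda'q)\subset\Sigma\bigl(((1-\theta)\lambda+\theta\lambda')q\bigr)$. Both faces on the left are nonempty, so Lemma~\ref{lem:face} and Brunn--Minkowski give $\psi((1-\theta)\lambda+\theta\lambda')\ge(1-\theta)\psi(\lambda)+\theta\psi(\lambda')$. By continuity of $\psi$ this holds for all $\theta\in[0,1]$; in particular $\psi>0$ between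 $\lambda$ and $\lambda'$.
\end{proof}

\section{Polynomials with a single pole}\label{sec:slope}

Part (d) asks for many polynomials of degree at most $k$ with pole order in a prescribed window at $E_j$ and no constraint violated at the other $E_i$. Multiplication by monomials $t^\gamma=t_1^{\gamma_1}\cdots t_{n-1}^{\gamma_{n-1}}$ changes no order at any place and costs $\sum\gamma_id_i$ in degree; this produces the factor $1/\Delta$. Riemann--Roch provides $f_j$ independent leading terms for each pole order; this produces the factor $f_j$.

\begin{lemma}\label{lem:onepole}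
Let $E$ be a place at infinity. There is $\rho_0\ge1$ such that for every $\rho\ge\rho_0$ there are polynomials $h_{\rho,1},\dots,h_{\rho,f_E}\in\mathbb C[x]$, regular at all places other than $E$, such that every nontrivial $k_0$-linear combination of them has pole order exactly $\rho$ at $E$.
\end{lemma}

\begin{proof}
Let $\mathcal L(\rho)$ be the $k_0$-space of $h\in\mathbb C(x)$ with $\operatorname{pole}_E(h)\le\rho$ that are regular at all other places. By Riemann--Roch on the regular projective curve over $k_0$ with function field $\mathbb C(x)$, $\dim_{k_0}\mathcal L(\rho)$ grows by $\deg_{k_0}E=f_E$ at each step once $\rho$ is large; choose $\rho_0\ge1$ with $\dim_{k_0}\mathcal L(\rho)/\mathcal L(\rho-1)=f_E$ for $\rho\ge\rho_0$. Lift a basis of this quotient to $\mathcal L(\rho)$. A nontrivial combination lies in $\mathcal L(\rho)\setminus\mathcal L(\rho-1)$, so its pole order is $\rho$. Since $E$ is at infinity, \eqref{eq:B} gives $\mathcal L(\rho)\subset B=S^{-1}\mathbb C[x]$. Multiplying each lift by a suitable element of $S\subset k_0^*$ makes it a polynomial and preserves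 all the required properties.
\end{proof}

We also need a lattice point count. For integers $e_1,\dots,e_l\ge1$ and real $y\ge0$,
\begin{equation}\label{eq:lattice}
\#\Bigl\{\gamma\in\mathbb N^l:\sum_i\gamma_ie_i\le y\Bigr\}\ge\frac{y^l}{l!\,e_1\cdots e_l},
\end{equation}
because each point $u$ of the simplex $\{u\ge0,\ \sum u_ie_i\le y\}$ lies in the unit cube $\gamma+[0,1]^l$ with $\gamma_i=\lfloor u_i\rfloor$, and this $\gamma$ is counted on the left.

\begin{proof}[Proof of \textup{(d)}]
Apply Lemma~\ref{lem:onepole} to $E=E_j$. Let $h=h_{\rho_0,1}$, and let $\delta=\delta_j\ge1$ bound the degrees of the finitely many $h_{\rho,\beta}$ with $\rho_0\le\rho<2\rho_0$. Let $s_j<1/\delta$, let $0<\varepsilon<s_j$, and let $k$ be so large that $k(s_j-\varepsilon)\ge\rho_0$ and $y_k:=k(1-\delta s_j)-\delta\ge0$. Write each integer $\ell$ with $k(s_j-\varepsilon)<\ell\le ks_j$ as $\ell=\gamma_0\rho_0+\rho$ with $\gamma_0\ge0$ and $\rho_0\le\rho<2\rho_0$, and consider the polynomials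
\[
h^{\gamma_0}h_{\rho,\beta}\,t^\gamma,\qquad1\le\beta\le f_j,\quad\gamma\in\mathbb N^{n-1},\quad\sum_i\gamma_id_i\le y_k .
\]
Since $\gamma_0\le\ell\le ks_j$, their degree is at most $ks_j\delta+\delta+y_k=k$. They have no pole at $E_i$ for $i\ne j$. For fixed $\ell$, a nontrivial $\mathbb C$-linear combination has the form $h^{\gamma_0}\sum_\beta\kappa_\beta h_{\rho,\beta}$ with $\kappa_\beta\in\mathbb C[t]$, not all zero because the $t_i$ are algebraically independent; so its pole order at $E_j$ is exactly $\ell$. Hence all these polynomials lie in $W_k(s)$. A nontrivial combination over several $\ell$ has pole order equal to the largest $\ell$ that occurs, which exceeds $k(s_j-\varepsilon)$; so they are linearly independent modulo $W_k(s-\varepsilon u_j)$. There are at least $k\varepsilon-1$ values of $\ell$, and \eqref{eq:lattice} gives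
\[
\dim W_k(s)-\dim W_k(s-\varepsilon u_j)\ge(k\varepsilon-1)\,f_j\,\frac{y_k^{\,n-1}}{(n-1)!\,\Delta}.
\]
Dividing by $N_k\sim k^n/n!$ and letting $k\to\infty$ yields $\operatorname{Vol}(s)-\operatorname{Vol}(s-\varepsilon u_j)\ge\varepsilon\,nf_j(1-\delta s_j)^{n-1}/\Delta$. Divide by $\varepsilon$ and let $\varepsilon\to0$.
\end{proof}

\section{The upper bound for $a_E$}\label{sec:upper}

\subsection{Discrepancies}

Let $V$ be a smooth variety and $D$ an effective $\mathbb Q$-divisor on $V$. For a birational morphism $\pi\colon V'\to V$ with $V'$ smooth, let $K_{V'/V}$ be the divisor of its Jacobian determinant. The \emph{discrepancy} of a prime divisor $G\subset V'$ with respect to $(V,D)$ is $\operatorname{ord}_G(K_{V'/V})-\operatorname{ord}_G(\pi^*D)$, and its \emph{center} is the closure of $\pi(G)$. The pair $(V,D)$ is \emph{plt} if all exceptional $G$ over $V$ have discrepancy greater than $-1$, and \emph{klt} if moreover all coefficients of $D$ are less than $1$. A pair whose divisor has simple normal crossings and coefficients less than $1$ is klt. Inversion of adjunction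 \cite[Theorem~5.50]{KM} gives: if $V_0'\subset V$ is a smooth prime divisor not contained in the support of $D$ and $(V_0',D|_{V_0'})$ is klt, then $(V,V_0'+D)$ is plt in a neighborhood of $V_0'$.

Let $E=E_j$ and $A(E)=1+\operatorname{ord}_E(K_{Y/\mathbb P^n})$. On $\mathbb P^n$ the form $dx$ has divisor $-(n+1)H$, so on $Y$ its divisor is $-(n+1)\sigma^*H+K_{Y/\mathbb P^n}$. By Section~\ref{subsec:model},
\begin{equation}\label{eq:aA}
a_E=(n+1)m_E-A(E).
\end{equation}
An upper bound for $a_E$ is thus a lower bound for $A(E)$, and such bounds come from mildly singular pairs: if the discrepancy of $E$ with respect to $(\mathbb P^n,c\operatorname{div}P)$ exceeds $-1$, then $A(E)>c\operatorname{ord}_E(\sigma^*\operatorname{div}P)$. For $P=\prod_i\tilde F_i$ with $F_1,\dots,F_N\in R_k\setminus0$ we have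
\begin{equation}\label{eq:ordP}
\operatorname{ord}_E(\sigma^*\operatorname{div}P)=kNm_E-\sum_i\operatorname{pole}_E(F_i),
\end{equation}
so if $c$ can be taken close to $(n+1)/(kN)$, the terms with $m_E$ cancel and $a_E$ is bounded by the average pole order of the $F_i$. This value of $c$ is the threshold for the product of all monomials of degree $k$, which by symmetry is $(X_0\cdots X_n)^{kN/(n+1)}$ with $N=N_k$. We therefore want a basis of $R_k$ with two properties: its pole orders are computed by the dimensions of the pole filtration, and its product degenerates to the product of all monomials. One basis can do both.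

\begin{lemma}\label{lem:basis}
Let $(U_i)$ and $(U'_l)$ be finite, exhaustive and separated filtrations of a finite-dimensional vector space. There is a basis such that each $U_i$ and each $U'_l$ is spanned by the basis elements it contains.
\end{lemma}

\begin{proof}
Index both filtrations increasingly. For each $(i,l)$ choose elements of $U_i\cap U'_l$ inducing a basis of $G_{il}=(U_i\cap U'_l)/(U_{i-1}\cap U'_l+U_i\cap U'_{l-1})$. For fixed $i$, filter $U_i/U_{i-1}$ by the images of $U_i\cap U'_l$. The $l$-th graded piece is the quotient of $U_i\cap U'_l$ by $U_i\cap U'_l\cap(U_{i-1}+U_i\cap U'_{l-1})=U_{i-1}\cap U'_l+U_i\cap U'_{l-1}$, so it is $G_{il}$. Hence the chosen elements with first index $i$ project to a basis of $U_i/U_{i-1}$, and those with first index at most $i$ form a basis of $U_i$. The construction is symmetric in the two filtrations.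
\end{proof}

\subsection{Degeneration to the coordinate hyperplanes}

\begin{lemma}\label{lem:levelk}
Let $E=E_j$, $k\ge1$, and $D_k(\ell)=\dim\{F\in R_k:\operatorname{pole}_E(F)\le\ell\}$. Then
\[
a_E\le\frac{n+1}k\sum_{\ell\ge0}\Bigl(1-\frac{D_k(\ell)}{N_k}\Bigr).
\]
\end{lemma}

\begin{proof}
\emph{The basis.} Let $N=N_k$ and $\omega_i=(k+1)^i$ for $0\le i\le n$. The weights $\omega\cdot\alpha$ of the monomials $X^\alpha$ of degree $k$ are pairwise distinct, since $\alpha$ is the digit sequence of $\omega\cdot\alpha$ in base $k+1$. Apply Lemma~\ref{lem:basis} to the filtration of $R_k$ by $\operatorname{pole}_E$ and to the filtration by the spans of the $X^\alpha$ with $\omega\cdot\alpha\ge w$, $w\in\mathbb N$. Let $F_1,\dots,F_N$ be the resulting basis. The number of $\tilde F_i$ whose lowest weight is exactly $w$ is the dimension of the $w$-th graded piece of the second filtration, which is $1$ if $w$ is the weight of a monomial and $0$ otherwise. So the lowest-weight terms of the $\tilde F_i$ are, up to nonzero constants, all the monomials of degree $k$, each once.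

\emph{The family.} Let $P=\prod_i\tilde F_i$, let $w_0$ be the sum of the lowest weights, and put
\[
P_\tau(X)=\tau^{-w_0}P(\tau^{\omega_0}X_0,\dots,\tau^{\omega_n}X_n).
\]
This is a polynomial in $\tau$ and $X$, and $P_0$ is a nonzero constant times $(X_0\cdots X_n)^{kN/(n+1)}$. Let $\mathcal D=\{P_\tau(X)=0\}\subset\mathbb P^n\times\mathbb A^1$. It does not contain $\mathbb P^n\times\{0\}$ and restricts there to $\operatorname{div}P_0$. Let $c$ be rational with $0<c<\frac{n+1}{kN}$. The pair $(\mathbb P^n,c\operatorname{div}P_0)$ has simple normal crossings and coefficients less than $1$, so it is klt. By inversion of adjunction, $(\mathbb P^n\times\mathbb A^1,\ \mathbb P^n\times\{0\}+c\mathcal D)$ is plt on an open set $\mathcal U\supset\mathbb P^n\times\{0\}$. Since $\mathbb P^n$ is proper, the complement of $\mathcal U$ has closed image in $\mathbb A^1$, and this image misses $0$; so $\mathcal U\supset\mathbb P^n\times\{\tau_0\}$ for some $\tau_0\ne0$.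

\emph{Transport of $E$.} The automorphism $\Phi(X,\tau)=((\tau^{\omega_i}X_i)_i,\tau)$ of $\mathbb P^n\times\mathbb G_m$ satisfies $\Phi^*P=\tau^{w_0}P_\tau$, so it carries $\mathcal D$ to $\operatorname{div}P\times\mathbb G_m$. The divisor $E\times\mathbb G_m$ on $Y\times\mathbb G_m$ is exceptional for $\sigma\times\mathrm{id}$, because $E$ is $\sigma$-exceptional, and therefore also for $\Phi^{-1}\circ(\sigma\times\mathrm{id})\colon Y\times\mathbb G_m\to\mathbb P^n\times\mathbb A^1$. Its center for this second map contains $\Phi^{-1}(\sigma(E)\times\mathbb G_m)$, which surjects onto $\mathbb G_m$ and hence meets $\mathbb P^n\times\{\tau_0\}\subset\mathcal U$. So its discrepancy with respect to the plt pair exceeds $-1$. Over $\mathbb G_m$ the component $\mathbb P^n\times\{0\}$ is absent, so this discrepancy equals that of $E\times\mathbb G_m$ with respect to $(\mathbb P^n\times\mathbb G_m,\ c\operatorname{div}P\times\mathbb G_m)$, which is $A(E)-1-c\operatorname{ord}_E(\sigma^*\operatorname{div}P)$. Thus $A(E)>c\operatorname{ord}_E(\sigma^*\operatorname{div}P)$.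

\emph{Counting.} Let $c\to\frac{n+1}{kN}$. By \eqref{eq:aA} and \eqref{eq:ordP},
\[
a_E\le\frac{n+1}{kN}\sum_i\operatorname{pole}_E(F_i)\le\frac{n+1}{kN}\sum_{\ell\ge0}\#\{i:\operatorname{pole}_E(F_i)>\ell\},
\]
where the second step replaces each integer $\operatorname{pole}_E(F_i)$ by its positive part. Since the basis is adapted to the pole filtration, $\#\{i:\operatorname{pole}_E(F_i)>\ell\}=N-D_k(\ell)$.
\end{proof}

\begin{proof}[Proof of \textup{(e)}]
Writing the sum in Lemma~\ref{lem:levelk} as an integral of a step function and substituting $\lambda\mapsto q_j\lambda$, we get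
\[
a_j\le(n+1)\int_0^\infty\Bigl(1-\frac{D_k(\lfloor\lambda k\rfloor)}{N_k}\Bigr)d\lambda=(n+1)\,q_j\int_0^\infty\Bigl(1-\frac{D_k(\lfloor\lambda kq_j\rfloor)}{N_k}\Bigr)d\lambda .
\]
Since $W_k(\lambda q)\subset\{F\in R_k:\operatorname{pole}_j(F)\le\lambda kq_j\}$, the last integrand is at most $1-\dim W_k(\lambda q)/N_k$. This function is monotone in $\lambda$, takes values in $[0,1]$, vanishes for $\lambda\ge\max_im_i/q_i$, and tends to $1-\operatorname{Vol}(\lambda q)$ as $k\to\infty$. Dominated convergence gives (e).
\end{proof}

This completes the proof of Proposition~\ref{prop:vol}, and with it of Theorems~\ref{thm:refined}, \ref{thm:places}, \ref{thm:etale} and~\ref{thm:dominant}.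

\section{Strict inequality}\label{sec:strict}

The factor $(1-V_0)^2$ in Theorem~\ref{thm:refined} is less than $1$ as soon as a positive proportion of all polynomials has no pole at any $E_j$. A place at infinity with $a_E\le0$ supplies such polynomials, since they may put all their poles there.

\begin{proof}[Proof of Theorem~\ref{thm:strict}]
The integral closure $\overline{B}$ of $k_0[g_n]$ in $\mathbb C(x)$ is a finite $k_0[g_n]$-module, and it is the intersection of the rings $\mathcal O_E$ with $\operatorname{pole}_E(g_n)\le0$. If $g_n$ had a pole at every place at infinity, all these $E$ would be places not at infinity, so $B\subset\overline B$ by \eqref{eq:B}, and $B$ would be finite over $k_0[g_n]$. By hypothesis it is not, so there is a place $E'$ at infinity with $g_n\in\mathcal O_{E'}$. Then $dt\wedge dg_n$ is regular at $E'$. It is a nonzero constant multiple of $dx$, so $a_{E'}\le-1$ and $E'\notin\{E_1,\dots,E_r\}$. On the other hand $g_n$ has a pole by \eqref{eq:fund}, and $a_E>0$ at that pole by Lemma~\ref{lem:pole}; so $r\ge1$ and Theorem~\ref{thm:refined} applies.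

By Lemma~\ref{lem:onepole} there is $h\in\mathbb C[x]$ with a pole at $E'$ and at no other place; it is not constant. Consider the polynomials $h^lt^\gamma$ with $l\in\mathbb N$, $\gamma\in\mathbb N^{n-1}$ and $l\deg h+\sum_i\gamma_id_i\le k$. They have degree at most $k$ and no pole at any $E_j$, so they lie in $W_k(s)$ for every $s$. They are linearly independent: in a nontrivial combination $\sum_l\kappa_lh^l$ with $\kappa_l\in\mathbb C[t]$, the nonzero terms have pairwise distinct pole orders $l\operatorname{pole}_{E'}(h)$ at $E'$, so the sum is not zero. By \eqref{eq:lattice} their number is at least $k^n/(n!\,\Delta\deg h)$. Hence $\operatorname{Vol}(s)\ge1/(\Delta\deg h)$ for all $s$, so $V_0>0$. By \eqref{eq:degree} and Theorem~\ref{thm:refined}, $\deg\mathrm e(g)\le\sum_jf_ja_j\le(1-V_0)^2\Delta<\Delta$.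
\end{proof}

\begin{thebibliography}{BGV}

\bibitem[BGV]{BGV}
Alexander Borisov, Ofer Gabber, and Adrian Vasiu,
\emph{On endomorphisms of affine spaces and the Jacobian problem},
arXiv:2609.05746 (2026).

\bibitem[BFJ]{BFJ}
Boucksom, Favre, and Jonsson,
\emph{Differentiability of volumes of divisors and a problem of Teissier},
J. Algebraic Geom. \textbf{18} (2009).

\bibitem[KM]{KM}
Koll\'ar and Mori,
\emph{Birational geometry of algebraic varieties}.

\bibitem[LM]{LM}
Lazarsfeld and Musta\c{t}\u{a},
\emph{Convex bodies associated to linear series},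
Ann. Sci. ENS (2009).

\end{thebibliography}
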